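\title{A closure system whose exponent is attained by no almost entropic matroid}

\begin{abstract}
Let $\mathcal M$ be a closure system on a finite set $U$, and consider families of functions $U\to[n]$ whose pairwise agreement sets belong to $\mathcal M$. The largest such family has size $n^{\alpha(\mathcal M)+o(1)}$, and it is known that the exponent $\alpha(\mathcal M)$ is the supremum of a ratio of two ranks, taken over the almost entropic matroids whose flats fold into $\mathcal M$. We disprove the conjecture that this supremum is always attained. We construct an explicit closure system with $\alpha(\mathcal M)=8$ for which every optimal almost entropic polymatroid takes the value $1-1/\sqrt2$ on a certain element, and hence is not a rational multiple of a folded matroid rank function. The proof turns an optimal polymatroid into probability measures on $\{0,1\}^k$ with prescribed low moments, and one linear inequality between these moments forces the irrational value.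
\end{abstract}

\section{Introduction}\label{sec:intro}

\subsection{The exponent of a closure system}

We write $[n]=\{1,\dots,n\}$. A \emph{closure system} on a finite set $U$ is a family $\mathcal M$ of subsets of $U$ that contains $U$ and is closed under intersection. A family $\mathcal F$ of functions $U\to[n]$ is \emph{admissible} for $\mathcal M$ if for every two distinct $\varphi,\psi\in\mathcal F$ the agreement set $\{u\in U:\varphi(u)=\psi(u)\}$ belongs to $\mathcal M$. For $n\ge2$ let $m(n,\mathcal M)$ be the largest size of an admissible family. It is known that the limit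
\[
\alpha(\mathcal M)=\lim_{n\to\infty}\log_n m(n,\mathcal M)
\]
exists; we call it the \emph{exponent} of $\mathcal M$.

One should think of $\mathcal F$ as a code whose coordinates are indexed by $U$, and of $\mathcal M$ as a list of dependences that the code must obey: if $b$ lies in the smallest member of $\mathcal M$ that contains $A$, then the coordinates in $A$ must determine the coordinate $b$. The exponent measures how much information such a code can carry, in units of one coordinate. If $\mathcal M$ consists of all subsets of $U$, nothing is required and $\alpha(\mathcal M)=|U|$. If $\mathcal M$ consists of $U$ and of all sets of size less than $k$, where $k\le|U|$, then any $k$ coordinates determine the codeword, so $m(n,\mathcal M)\le n^k$; for a prime $n\ge|U|$ the polynomials of degree less than $k$ over $\mathbb F_n$, evaluated at $|U|$ distinct points, give equality, and $\alpha(\mathcal M)=k$.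

\subsection{Matroids, foldings and the conjecture}

Both examples are systems of flats of a matroid. Recall that a matroid $N$ on a finite set $V$ is given by a rank function $\operatorname{rk}_N:2^V\to\mathbb Z_{\ge0}$ that vanishes on $\emptyset$, is monotone and submodular, and is at most $1$ on single elements. Its rank is $\operatorname{rk}(N)=\operatorname{rk}_N(V)$. A \emph{flat} is a set $F$ with $\operatorname{rk}_N(F\cup\{v\})>\operatorname{rk}_N(F)$ for all $v\notin F$. The flats form a closure system $\operatorname{Flats}(N)$, and the smallest flat containing $A$ has the same rank as $A$.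

A matroid can also serve a closure system on a different set, by letting one element of $U$ hold several elements of $V$. A \emph{folding} of $\operatorname{Flats}(N)$ into $\mathcal M$ is a map $\pi:V\to U$ such that for every flat $F$ of $N$ the set $\{u\in U:\pi^{-1}(u)\subseteq F\}$ belongs to $\mathcal M$. If a folding exists, put
\[
\operatorname{frk}_{\mathcal M}(N)=\min_\pi\ \max_{u\in U}\operatorname{rk}_N(\pi^{-1}(u)),
\]
the minimum being taken over all foldings; for $N$ of positive rank this is a positive integer. To see what this number measures, let the elements of $V$ be linear functionals that span the dual of $\mathbb F_q^{\,r}$, so that $\operatorname{rk}(N)=r$, and let $\pi$ be a folding whose fibers have rank at most $D$. Encode $x\in\mathbb F_q^{\,r}$ by storing at $u$ the values at $x$ of the functionals in $\pi^{-1}(u)$; this is one of at most $q^D$ symbols. The functionals that vanish at $x-x'$ form a flat $F$, and the codewords of $x$ and $x'$ agree at $u$ exactly when $\pi^{-1}(u)\subseteq F$. So the code is admissible and $m(q^D,\mathcal M)\ge q^r$. The same holds over all extensions of $\mathbb F_q$,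 whence $\alpha(\mathcal M)\ge\operatorname{rk}(N)/\operatorname{frk}_{\mathcal M}(N)$.

The class of matroids that determines $\alpha$ exactly is defined through entropy. A function $h:2^V\to\mathbb R$ is \emph{entropic} if there are jointly distributed random variables $(\xi_v)_{v\in V}$, each with finite support, such that $h(A)$ is the Shannon entropy $H((\xi_v)_{v\in A})$ for all $A\subseteq V$. It is \emph{almost entropic} if it lies in the closure, in $\mathbb R^{2^V}$, of $\{ch:c>0,\ h\text{ entropic}\}$. A matroid is almost entropic if its rank function is. The linear matroid above is an example: for a uniform random $x$, the values of the functionals have entropy function $\operatorname{rk}_N\cdot\log q$. The following result is known: if $\mathcal M\neq\{U\}$, then $\alpha(\mathcal M)$ is the supremum of $\operatorname{rk}(N)/\operatorname{frk}_{\mathcal M}(N)$ over all almost entropic matroids $N$ of positive rank such that $\operatorname{Flats}(N)$ admits a folding into $\mathcal M$. We study the following conjecture, which comes from the paper of Kupavskii and Terekhov \cite{KT}.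

\medskip
\noindent\textbf{Conjecture.} \emph{Let $\mathcal M\ne\{U\}$ be a closure system on $U$. Then there is an almost entropic matroid $N$ of positive rank such that $\operatorname{Flats}(N)$ admits a folding into $\mathcal M$ and $\alpha(\mathcal M)=\operatorname{rk}(N)/\operatorname{frk}_{\mathcal M}(N)$. In other words, the supremum is attained.}

\subsection{Results}

The conjecture is false.

\begin{theorem}\label{thm:main}
There is an explicit closure system $\mathcal M\ne\{U\}$ with $\alpha(\mathcal M)=8$ such that $\operatorname{rk}(N)/\operatorname{frk}_{\mathcal M}(N)\ne8$ for every almost entropic matroid $N$ of positive rank whose flats fold into $\mathcal M$. Hence the supremum is not attained.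
\end{theorem}

\begin{corollary}\label{cor:main}
For every integer $k\ge8$ there is a closure system with exponent $\alpha=k$ for which the supremum is not attained.
\end{corollary}

The proofs use the existence of the limit $\alpha$ but not the known formula for it. The exponent in Theorem~\ref{thm:main} is an integer, and we make no claim about whether $\alpha(\mathcal M)$ itself can be irrational; the obstruction is that every optimal way of filling the coordinates is irrational.

Section~\ref{sec:rules} reduces the problem to the rationality of optimal polymatroids. Section~\ref{sec:idea} shows how a linear inequality can force an irrational value and lists what the construction has to achieve. The system $\mathcal M$ is defined in Sections~\ref{sec:perm} and~\ref{sec:M}, where both results are deduced from two statements: $\alpha(\mathcal M)=8$, proved in Section~\ref{sec:code}, and the rigidity of optimal polymatroids, proved in Section~\ref{sec:rigid}.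

\section{Rules and feasible functions}\label{sec:rules}

\subsection{Polymatroids}

A \emph{polymatroid} on a finite set is a real function $\rho$ on its subsets with $\rho(\emptyset)=0$ that is monotone and submodular, $\rho(A)+\rho(B)\ge\rho(A\cup B)+\rho(A\cap B)$. Entropy functions have these properties, and the properties survive positive scaling and limits, so almost entropic functions are polymatroids. We often omit braces, writing $\rho(u)$ and $\rho(u,u')$. Put $\rho(A|B)=\rho(A\cup B)-\rho(B)\ge0$. For fixed $W$ the function $\rho(\,\cdot\,|W)$ is again a polymatroid. Submodularity applied to $A\cup B$ and $B'$, followed by monotonicity, shows that conditioning decreases values: $\rho(A|B')\le\rho(A|B)$ for $B\subseteq B'$. Together with the chain rule $\rho(A\cup B|C)=\rho(B|C)+\rho(A|B\cup C)$ this gives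
\[
\rho(A|C)\le\rho(A|B)+\rho(B|C),\qquad \rho(A|C)\le\sum_{a\in A}\rho(a|C).
\]
We say that $B$ \emph{determines} $A$ if $\rho(A|B)=0$. By the two inequalities, this relation is transitive, and $B$ determines $A$ if and only if it determines each element of $A$. If $A$ and $A'$ determine each other, then $\rho(A\cup C)=\rho(A\cup A'\cup C)=\rho(A'\cup C)$ for all $C$. Sets $A_1,\dots,A_n$ are \emph{independent} if $\rho(\bigcup_iA_i)=\sum_i\rho(A_i)$. Functions of independent random variables are independent; the same holds in every polymatroid.

\begin{lemma}[inheritance]\label{lem:inherit}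
If $A_1,\dots,A_n$ are independent in $\rho$ and $A_i$ determines $A_i'$ for each $i$, then $A_1',\dots,A_n'$ are independent.
\end{lemma}

\begin{proof}
It suffices to replace one set at a time, say $A_1$. Let $B=A_2\cup\dots\cup A_n$. In $\sum_i\rho(A_i)=\rho(A_1\cup B)\le\rho(A_1)+\rho(B)\le\sum_i\rho(A_i)$ equality holds, so $\rho(B|A_1)=\rho(B)=\sum_{i\ge2}\rho(A_i)$. Since $A_1$ and $A_1\cup A_1'$ determine each other,
\[
\rho(B)\ge\rho(B|A_1')\ge\rho(B|A_1\cup A_1')=\rho(B|A_1)=\rho(B).
\]
Hence $\rho(A_1'\cup B)=\rho(A_1')+\sum_{i\ge2}\rho(A_i)$.
\end{proof}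

Taking some $A_i'=\emptyset$ shows that a subfamily of an independent family is independent.

\subsection{Rules}

A \emph{rule} on $U$ is an expression $A\to b$ with $A\subseteq U$ and $b\in U$. We write $A\to B$ for the list of rules $A\to b$, $b\in B$, and $A\leftrightarrow B$ for $A\to B$ together with $B\to A$. A set is \emph{closed} under $A\to b$ if it contains $b$ whenever it contains $A$. The subsets of $U$ that are closed under a given list of rules form a closure system, and every closure system $\mathcal M$ arises in this way: take all $A\to b$ with $b$ in the smallest member of $\mathcal M$ containing $A$. A family $\mathcal F$ is admissible if and only if, for each rule $A\to b$ of the list, $\varphi(b)$ is a function of $\varphi|_A$ as $\varphi$ ranges over $\mathcal F$. A rule $A\to b$ \emph{holds} in a polymatroid $\rho$ on $U$ if $A$ determines $b$.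

\begin{definition}
Let $\mathcal M$ be defined by a list of rules. A function $h:2^U\to\mathbb R$ is \emph{feasible} for $\mathcal M$ if it is almost entropic, $h(u)\le1$ for all $u\in U$, and all rules hold in $h$.
\end{definition}

The notion does not depend on the list: by transitivity, all rules hold in $h$ if and only if $\{u:h(u|A)=0\}\in\mathcal M$ for every $A$. Both codes and folded matroids give feasible functions.

\begin{lemma}\label{lem:fold}
Let $N$ be an almost entropic matroid of positive rank whose flats fold into $\mathcal M$. Then there is a feasible function $h$ with rational values and $h(U)=\operatorname{rk}(N)/\operatorname{frk}_{\mathcal M}(N)$.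
\end{lemma}

\begin{proof}
Let $\pi:V\to U$ be a folding that attains $D=\operatorname{frk}_{\mathcal M}(N)\ge1$, and put $h(A)=\operatorname{rk}_N(\pi^{-1}(A))/D$. The values are rational, $h(u)\le1$, and $h(U)=\operatorname{rk}(N)/D$. Write $\operatorname{rk}_N=\lim c_jH_j$ with $c_j>0$ and $H_j$ entropic. Grouping the random variables of each fiber of $\pi$ into one variable (a constant for an empty fiber) shows that $A\mapsto H_j(\pi^{-1}(A))$ is entropic, so $h$ is almost entropic. Finally let $A\to b$ be a rule and $F$ the smallest flat containing $\pi^{-1}(A)$. The set $\{u:\pi^{-1}(u)\subseteq F\}$ lies in $\mathcal M$ and contains $A$, hence contains $b$. So $\pi^{-1}(A\cup\{b\})\subseteq F$, and $h(A\cup\{b\})\le\operatorname{rk}_N(F)/D=h(A)$.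
\end{proof}

\begin{remark}\label{rem:exists}
There is always a feasible $h$ with $h(U)=\alpha(\mathcal M)$. Indeed, let $\varphi$ be a uniform random member of a largest admissible family for $n$, and let $h_n(A)=H(\varphi|_A)/\log n$. Then $h_n$ is feasible and $h_n(U)=\log_nm(n,\mathcal M)$. The $h_n$ are bounded by $|U|$, and the limit of a convergent subsequence is feasible.
\end{remark}

\begin{example}\label{ex:pentagon}
Let $U=\mathbb Z/5$ with the rules $\{i-1,i+1\}\to i$. Put a symbol from $[n]$ on each edge of the $5$-cycle and store at a vertex the symbols of its two edges; this code is admissible, so $m(n^2,\mathcal M)\ge n^5$ and $\alpha\ge5/2$. For feasible $h$, submodularity gives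
\[
h(U)+h(2,3)\le h(1,2,3)+h(2,3,4)=h(1,3)+h(2,4)\le4,
\]
and $h(U)=h(2,3,5)\le h(2,3)+1$. Adding, $h(U)\le5/2$, so $\alpha=5/2$ by Remark~\ref{rem:exists}. The value is attained by the matroid on the ten pairs (vertex, incident edge) in which the rank of a set is the number of edges that occur in it, folded by the projection to the vertex.
\end{example}

The example suggests why one would expect the conjecture to hold. If the almost entropic functions on $U$ were cut out by finitely many linear inequalities with rational coefficients, the feasible functions would form a rational polytope, and $h(U)$ would be maximized at a rational vertex. Lemma~\ref{lem:fold} also shows how to refute the conjecture: it suffices to find $\mathcal M$ such that every feasible $h$ with $h(U)=\alpha(\mathcal M)$ has an irrational value.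

\section{Forcing an irrational density}\label{sec:idea}

Rules and the bounds $h(u)\le1$ are linear conditions with integer coefficients. To make them force an irrational number we use positivity of a square, and the bridge from entropies to squares is the following model.

Let $\Omega$ be a finite set, $E_1,E_2,\dots$ subsets of $\Omega$, and $X\in\mathbb F_2^\Omega$ a uniform random string. Let $e_i=X1_{E_i}$ and $\bar e_i=X1_{\Omega\setminus E_i}$ be the parts of $X$ on $E_i$ and off $E_i$, and measure entropy in units of $|\Omega|$ bits. Given $\bar e_i$ for $i\in A$, the bits that remain unknown are those in $\bigcap_{i\in A}E_i$. So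
\[
h(X\,|\,\bar e_i:i\in A)=\Pr\Bigl(\bigcap_{i\in A}E_i\Bigr)
\]
for the uniform measure on $\Omega$: probabilities of intersections are values of $h$. A linear inequality between them can be imposed by requiring that parts of several independent strings fit into a given number of coordinates.

Suppose that there are $k$ events and that the probability of an intersection of $r$ of them is a number $m_r$ that depends only on $r$. The smallest case of the mechanism involves $m_1$ and $m_2$. Let $\theta$ be the fraction of the $k$ events that occur. Then $\mathbb E\theta=m_1$ and $\mathbb E\theta^2=\bigl(km_1+k(k-1)m_2\bigr)/k^2$, so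
\[
\mathbb E(2\theta-1)^2=(4m_2-4m_1+1)+\frac{4(m_1-m_2)}k .
\]
If the single linear inequality $4m_2-4m_1+1\le0$ holds, then $(2m_1-1)^2\le\mathbb E(2\theta-1)^2\le4/k$. If such events exist for every $k$ with the same $m_1,m_2$, then $m_1=1/2$: one inequality pins down the value.

To pin down an irrational value $\theta_0\in(0,1)$ we need a polynomial with rational coefficients that is nonnegative on $[0,1]$ and vanishes at $\theta_0$. It has a double root at $\theta_0$, so it is divisible by the square of the minimal polynomial of $\theta_0$ and has degree at least four. We use $(2\theta^2-1)^2=4\theta^4-4\theta^2+1$.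

\begin{lemma}\label{lem:moments}
Let $k\ge4$, let $\mu$ be a probability measure on $\{0,1\}^k$, and suppose that
\[
\mu(\beta_i=1\text{ for all }i\in A)=m_{|A|}\qquad\text{whenever }A\subseteq[k],\ |A|\in\{1,2,4\}.
\]
If $4m_4-4m_2+1\le0$, then $|m_1-1/\sqrt2|\le\sqrt{14/k}$.
\end{lemma}

\begin{proof}
Let $\beta$ have law $\mu$ and put $\theta=\frac1k\sum_i\beta_i$. For $r\in\{1,2,4\}$ choose indices $i_1,\dots,i_r\in[k]$ uniformly, independently of each other and of $\beta$. Then $\mathbb E\theta^r$ is the probability that $\beta_{i_1}=\dots=\beta_{i_r}=1$. Conditioned on the indices being distinct, this probability is $m_r$, and the indices fail to be distinct with probability $\delta_r\le\binom r2/k$. So $\mathbb E\theta^r=(1-\delta_r)m_r+\delta_rx_r$ with $x_r\in[0,1]$, and $|\mathbb E\theta^r-m_r|\le\binom r2/k$. In particular $\mathbb E\theta=m_1$, and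
\[
\mathbb E(2\theta^2-1)^2\le4\Bigl(m_4+\frac6k\Bigr)-4\Bigl(m_2-\frac1k\Bigr)+1\le\frac{28}k .
\]
With $c=1/\sqrt2$ we have $(2\theta^2-1)^2=4(\theta-c)^2(\theta+c)^2\ge2(\theta-c)^2$ for $\theta\ge0$. Hence $(m_1-c)^2\le\mathbb E(\theta-c)^2\le14/k$.
\end{proof}

It is essential that $k$ be unbounded. For $\Omega=[4]$ and $E_i=\Omega\setminus\{i\}$ we have $k=4$, $m_1=3/4$, $m_2=1/2$, $m_4=0$, and the inequality holds with room to spare. The closure system therefore has four tasks.
\begin{enumerate}
\item Impose $4m_4+4(1-m_2)\le3$. This needs four strings that contribute $m_4$ and four that contribute $1-m_2$, all independent, and it is the origin of the number $8$.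
\item Produce arbitrarily many events out of a finite set $U$, in such a way that all increasing quadruples of events look like one fixed quadruple.
\item Turn an arbitrary optimal polymatroid, which need not come from subsets of a set $\Omega$, into a measure on $\{0,1\}^k$.
\item Leave room for codes that come arbitrarily close to carrying eight full strings.
\end{enumerate}
Tasks 2 and 4 pull in opposite directions. They are reconciled by a small set of permutations, which we describe first.

\section{Permutations of three rays}\label{sec:perm}

Place independent random symbols at the positions $1,2,3,\dots$ and let $E_i$ be the event that the symbol at $i$ is small. We want symmetries of this picture that carry $(1,2,3,4)$ to any increasing quadruple. Inserting a new symbol at position $c+1$, and pushing the later ones to the right, is such a symmetry, provided that there is a reservoir from which new symbols come. We use two reservoirs. Let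
\[
I=\{1,2,3,\dots\}\cup\{1',2',3',\dots\}\cup\{1'',2'',3'',\dots\},
\]
and define permutations of $I$, composed from right to left:
\begin{itemize}
\item $s$ maps $(k+1)'\mapsto k'$, $1'\mapsto1$, $j\mapsto j+1$, and fixes all $k''$;
\item $r_0$ maps $(k+1)''\mapsto k''$, $1''\mapsto1$, $j\mapsto j+1$, and fixes all $k'$.
\end{itemize}
Put $r_c=s^cr_0s^{-c}$ for $c=1,2,3$. The fixed points of $r_c$ are the images under $s^c$ of those of $r_0$, namely $1,\dots,c$ and all $k'$; moreover $r_c$ maps $(k+1)''\mapsto k''$, $1''\mapsto c+1$, and $j\mapsto j+1$ for $j\ge c+1$ (Figure~\ref{fig:rays}). For $i_1<i_2<i_3<i_4$ we have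
\begin{equation}\label{eq:quad}
s^{\,i_1-1}\,r_1^{\,i_2-i_1-1}\,r_2^{\,i_3-i_2-1}\,r_3^{\,i_4-i_3-1}\quad\text{maps }j\mapsto i_j\qquad(1\le j\le4),
\end{equation}
because the four factors, from the right, add $i_4-i_3-1$ to the last entry of $(1,2,3,4)$, then $i_3-i_2-1$ to the last two entries, then $i_2-i_1-1$ to the last three, then $i_1-1$ to all four.

\begin{figure}[ht]
\centering
\begin{tikzpicture}[scale=1.1,>=stealth]
\foreach \n in {1,...,5} \node (m\n) at (\n,0) {$\n$};
\node (m6) at (6,0) {$\cdots$};
\foreach \n in {1,2,3} {\node (a\n) at (1-\n,0.9) {$\n'$}; \node (b\n) at (1-\n,-0.9) {$\n''$};}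
\node (a4) at (-3,0.9) {$\cdots$};
\node (b4) at (-3,-0.9) {$\cdots$};
\foreach \x/\y in {a4/a3,a3/a2,a2/a1,a1/m1} \draw[->] (\x) -- (\y);
\foreach \x/\y in {m1/m2,m2/m3,m3/m4,m4/m5,m5/m6} \draw[->] (\x) to[bend left=35] (\y);
\foreach \x/\y in {b4/b3,b3/b2,b2/b1} \draw[->,dashed] (\x) -- (\y);
\draw[->,dashed] (b1) to[bend right=20] (m3);
\foreach \x/\y in {m3/m4,m4/m5,m5/m6} \draw[->,dashed] (\x) to[bend right=35] (\y);
\end{tikzpicture}
\caption{The set $I$ of three rays with the permutations $s$ (solid arrows) and $r_2$ (dashed arrows). The permutation $s$ feeds the ray $1,2,\dots$ from the upper ray at position $1$; the permutation $r_2$ fixes $1$ and $2$ and feeds it from the lower ray at position $3$.}\label{fig:rays}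
\end{figure}

A finite list of rules can record only finitely many of the facts $r_c(j)=j+1$. The others must follow from finitely many relations between permutations, and the useful relation involves $\sigma=r_1r_0^{-1}$. Applying $r_0^{-1}$ and then $r_1$ gives $1\mapsto1''\mapsto2$, $2\mapsto1\mapsto1$, $j\mapsto j-1\mapsto j$ for $j\ge3$, $k''\mapsto(k+1)''\mapsto k''$, and $k'\mapsto k'$. So $\sigma$ is the transposition $(1\,2)$, and it commutes with $r_2$, which fixes $1$ and $2$. This commutation will carry the fact $\sigma(j)=j$ from one $j\ge3$ to the next. To write each relation as a pair of products of two factors, put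
\[
\nu_c=sr_c=r_{c+1}s\quad(c=0,1,2),\qquad q=\sigma r_2=r_2\sigma .
\]
The data that enter the closure system are the following three finite lists.
\begin{itemize}
\item \emph{Labels:} $S=\{1,s,r_0,r_1,r_2,r_3,\sigma,\nu_0,\nu_1,\nu_2,q\}$, where $1$ is the identity.
\item \emph{Triangles:} the set $\Delta$ of triples $(1,g,g)$ and $(g,1,g)$ for $g\in S$; $(s,r_{c+1},\nu_c)$ and $(r_c,s,\nu_c)$ for $c=0,1,2$; $(r_0,\sigma,r_1)$; $(r_2,\sigma,q)$; $(\sigma,r_2,q)$. Each $(g_1,g_2,g_3)\in\Delta$ satisfies $g_3=g_2g_1$.
\item \emph{Moves:} the set $L$ of triples $(1,i,i)$ for $1\le i\le4$; $(s,1,2)$, $(s,2,3)$, $(s,3,4)$; $(r_0,1,2)$, $(r_0,2,3)$; $(r_1,1,1)$, $(r_2,1,1)$, $(r_3,1,1)$. Each $(g,i,j)\in L$ satisfies $g(i)=j$.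
\end{itemize}
Away from the origin every label is a translation of the three rays: each $g\in S$ has a \emph{shift} $(\kappa_g,\lambda_g)\in\{0,1\}^2$ with
\begin{equation}\label{eq:shift}
g(k')=(k-\kappa_g)',\quad g(k'')=(k-\lambda_g)''\quad(k\ge2),\qquad g(j)=j+\kappa_g+\lambda_g\quad(j\ge4).
\end{equation}
The shift is $(0,0)$ for $1$ and $\sigma$, $(1,0)$ for $s$, $(0,1)$ for $r_0,\dots,r_3$ and $q$, and $(1,1)$ for the $\nu_c$. For a triangle $(g_1,g_2,g_3)$ the shift of $g_3=g_2g_1$ is the sum of the shifts of $g_1$ and $g_2$.

\section{The closure system}\label{sec:M}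

The elements of $[8]$ are called \emph{colors}. The set $U$ consists of
\begin{itemize}
\item for each color $a$, the \emph{node} $X_a$ and the \emph{node functions} $e^a_i,\bar e^a_i$ $(1\le i\le4)$, $p^a_{11},p^a_{10},p^a_{01},p^a_{00}$ (the \emph{pieces}) and $f^a$;
\item for each ordered pair of colors $a\ne b$ and each $g\in S$, the \emph{tie} $Z^g_{ab}$;
\item four further elements $y,z_1,z_2,z_3$.
\end{itemize}
In the model of Section~\ref{sec:idea}, the $X_a$ are eight independent strings, the pieces of $X_a$ are its parts on the four cells generated by $E_1$ and $E_2$, $f^a$ is its part on $E_1\cap\dots\cap E_4$, and $Z^g_{ab}$ is the sum of $X_b$ and the string $X_a$ moved by $g$. The rules are the following.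
\begin{itemize}
\item[(R1)] $X_a\to$ every node function of color $a$.
\item[(R2)] $\{p^a_{11},p^a_{10},p^a_{01},p^a_{00}\}\to X_a$, and in the array
\[
\begin{array}{c|cc}
 & e_2^a & \bar e_2^a\\ \hline
e_1^a & p^a_{11} & p^a_{10}\\
\bar e_1^a & p^a_{01} & p^a_{00}
\end{array}
\]
each row and each column is equivalent to its heading: $\{p^a_{11},p^a_{10}\}\leftrightarrow e_1^a$, $\{p^a_{01},p^a_{00}\}\leftrightarrow\bar e_1^a$, $\{p^a_{11},p^a_{01}\}\leftrightarrow e_2^a$, $\{p^a_{10},p^a_{00}\}\leftrightarrow\bar e_2^a$.
\item[(R3)] $\{f^a,\bar e^a_1,\bar e^a_2,\bar e^a_3,\bar e^a_4\}\to X_a$.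
\item[(R4)] Any two of $X_a$, $X_b$, $Z^g_{ab}$ determine the third.
\item[(R5)] For distinct $a,b,c$ and $(g_1,g_2,g_3)\in\Delta$, any two of $Z^{g_1}_{ab}$, $Z^{g_2}_{bc}$, $Z^{g_3}_{ac}$ determine the third.
\item[(R6)] For $a\ne b$ and $(g,i,j)\in L$: $\{e^a_i,Z^g_{ab}\}\to e^b_j$ and $\{e^b_j,Z^g_{ab}\}\to e^a_i$, and the same with $\bar e$ in place of $e$. For $a\neq b$ and each $\beta$: $\{p^a_\beta,Z^1_{ab}\}\to p^b_\beta$ and $\{p^b_\beta,Z^1_{ab}\}\to p^a_\beta$.
\item[(R7)] $y\leftrightarrow\{p^1_{11},p^2_{10},p^3_{01},p^4_{00}\}$, and $\{z_1,z_2,z_3\}\leftrightarrow\{f^1,f^2,f^3,f^4\}\cup\{\bar e^a_1,\bar e^a_2:5\le a\le8\}$.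
\end{itemize}
From now on $\mathcal M$ is the family of subsets of $U$ that are closed under (R1)--(R7). No rule has an empty left side, so $\emptyset\in\mathcal M$ and $\mathcal M\ne\{U\}$. By (R1), (R4) and (R7), the only member of $\mathcal M$ that contains $X_1,\dots,X_8$ is $U$.

Rule (R3) and the second half of (R7) serve task 1; (R4)--(R6) serve task 2; (R2) and the element $y$ serve task 3. The two facts that we need about $\mathcal M$ are the following.

\begin{proposition}\label{prop:alpha}
$\alpha(\mathcal M)=8$.
\end{proposition}

\begin{theorem}\label{thm:rigid}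
Let $h$ be feasible for $\mathcal M$ with $h(U)=8$. Then $h(\bar e^1_1)=1-1/\sqrt2$.
\end{theorem}

\begin{proof}[Proof of Theorem~\ref{thm:main}]
By Proposition~\ref{prop:alpha}, $\alpha(\mathcal M)=8$. If an almost entropic matroid $N$ of positive rank folded into $\mathcal M$ with $\operatorname{rk}(N)/\operatorname{frk}_{\mathcal M}(N)=8$, Lemma~\ref{lem:fold} would give a feasible $h$ with rational values and $h(U)=8$. This contradicts Theorem~\ref{thm:rigid}, since $1-1/\sqrt2$ is irrational.
\end{proof}

\begin{proof}[Proof of Corollary~\ref{cor:main}]
Let $t=k-8$, let $U'=U\sqcup[t]$, and let $\mathcal M'=\{A\sqcup B:A\in\mathcal M,\ B\subseteq[t]\}$. This is the closure system on $U'$ defined by the same rules (R1)--(R7), and $\mathcal M'\ne\{U'\}$. Combining the members of an admissible family for $\mathcal M$ with all functions $[t]\to[n]$ gives an admissible family for $\mathcal M'$, so $m(n,\mathcal M')\ge m(n,\mathcal M)n^t$. Members of an admissible family that agree on $X_1,\dots,X_8$ and on $[t]$ are equal, so $m(n,\mathcal M')\le n^{8+t}$. Hence $\alpha(\mathcal M')=k$. If an almost entropic matroid attained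 this value, Lemma~\ref{lem:fold} would give a rational-valued $h'$, feasible for $\mathcal M'$, with $h'(U')=8+t$. Its restriction to $U$ is feasible for $\mathcal M$, and
\[
8=h'(U')-t\le h'(U)=h'(X_1,\dots,X_8)\le8,
\]
which again contradicts Theorem~\ref{thm:rigid}.
\end{proof}

\begin{remark}\label{rem:nolabels}
The labels other than $1$ cannot be spared. Delete them, with their ties, triangles and moves, and take $\Omega=[4]$, $E_i=\Omega\setminus\{i\}$, $Z^1_{ab}=X_a+X_b$. Then $y$ needs four bits, the right side of the second half of (R7) has $4\cdot0+4\cdot2=8\le12$ bits, and we obtain a feasible function with rational values, total value $8$, and value $1/4$ on $\bar e^1_1$.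
\end{remark}

\section{Codes that carry almost eight strings}\label{sec:code}

We prove Proposition~\ref{prop:alpha}. Members of an admissible family that agree on $X_1,\dots,X_8$ are equal, so $m(n,\mathcal M)\le n^8$. For the lower bound we need a finite set $\Omega$ on which the labels act as on configurations of symbols on $I$. By Theorem~\ref{thm:rigid} no finite model can be lossless, and ours loses in two places: the density of $E_i$ is a rational approximation of $1/\sqrt2$, and the labels act only on most of $\Omega$. That almost invariant finite models exist reflects the amenability of the group generated by $s$ and $r_0$, but this fact is not needed, because the model is explicit: a point records symbols in a finite window, and the labels slide the window.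

\subsection{The model}

Fix integers $R\ge1$ and $0<t<d$, and put $p=t/d$ and $M=R+3$. For $0\le\kappa,\lambda\le R+1$ define the window
\[
I_{\kappa,\lambda}=\{k':k\le M-\kappa\}\cup\{k'':k\le M-\lambda\}\cup\{j:j\le M+\kappa+\lambda\}.
\]
It has $3M$ elements and contains $1,2,3,4$. Let $g\in S$ and $\kappa,\lambda\le R$. All points outside $I_{\kappa,\lambda}$ have index at least $4$, so by \eqref{eq:shift} the permutation $g$ maps the complement of $I_{\kappa,\lambda}$ onto the complement of $I_{\kappa+\kappa_g,\lambda+\lambda_g}$, and therefore maps the first window onto the second.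

Let $\Omega^+$ be the set of triples $(\kappa,\lambda,w)$ with $0\le\kappa,\lambda\le R+1$ and $w:I_{\kappa,\lambda}\to[d]$. Let $\Omega^\circ\subset\Omega\subset\Omega^+$ be defined by $\kappa,\lambda\le R-1$ and by $\kappa,\lambda\le R$. Put $B=|\Omega^\circ|=R^2d^{3M}$; then $|\Omega|=(1+1/R)^2B$. Each $g\in S$ defines an injection
\[
g:\Omega\to\Omega^+,\qquad g(\kappa,\lambda,w)=(\kappa+\kappa_g,\lambda+\lambda_g,w\circ g^{-1}),
\]
which maps $\Omega^\circ$ into $\Omega$. For $1\le i\le4$ let $E_i=\{(\kappa,\lambda,w)\in\Omega^+:w(i)\le t\}$ and $\bar E_i=\Omega^+\setminus E_i$. We record three properties.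
\begin{itemize}
\item[(i)] $|\Omega^\circ\cap\bigcap_{i\in A}E_i|=p^{|A|}B$ for $A\subseteq[4]$, since the values $w(1),\dots,w(4)$ are unconstrained.
\item[(ii)] If $(g_1,g_2,g_3)\in\Delta$ and $\omega\in\Omega^\circ$, then $g_2(g_1\omega)=g_3\omega$, since shifts add and $w\circ g_1^{-1}\circ g_2^{-1}=w\circ g_3^{-1}$.
\item[(iii)] If $(g,i,j)\in L$ and $\omega=(\kappa,\lambda,w)\in\Omega^\circ$, then $g\omega\in E_j$ if and only if $\omega\in E_i$, since $(w\circ g^{-1})(j)=w(i)$.
\end{itemize}
All strings below are elements of $\mathbb F_2^{\Omega^+}$. For a string $Y$ supported in $\Omega$ let $g_*Y$ be the string supported in $g\Omega$ with $(g_*Y)(g\omega)=Y(\omega)$. The map $g_*$ is linear and injective, and $1_*Y=Y$.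

\subsection{The code}

Codewords are indexed by the tuples $(X_1,\dots,X_8)$ of strings supported in $\Omega^\circ$; there are $2^{8B}$ of them. The coordinate $X_a$ holds the string $X_a$, and
\[
e^a_i=X_a1_{E_i},\quad\bar e^a_i=X_a1_{\bar E_i},\quad f^a=X_a1_{E_1\cap E_2\cap E_3\cap E_4},\quad Z^g_{ab}=X_b+g_*X_a .
\]
The pieces $p^a_{11},p^a_{10},p^a_{01},p^a_{00}$ are the products of $X_a$ with the indicators of the cells $E_1\cap E_2$, $E_1\cap\bar E_2$, $\bar E_1\cap E_2$, $\bar E_1\cap\bar E_2$. Let $y=p^1_{11}+p^2_{10}+p^3_{01}+p^4_{00}$; the summands live on disjoint cells, so $y$ is equivalent to the four of them. The right side of the second half of (R7) is equivalent to the list of the bits $X_a(\omega)$, $\omega\in\Omega^\circ$, with $a\le4$ and $\omega\in E_1\cap\dots\cap E_4$, or with $a\ge5$ and $\omega\notin E_1\cap E_2$. By (i) the list has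
\[
(4p^4+4-4p^2)B=(3+\eta)B\ \text{ bits},\qquad\eta=(2p^2-1)^2 .
\]
Cut it into three blocks $z_1,z_2,z_3$ of at most $\lceil(1+\eta/3)B\rceil$ bits each.

We check that in each rule the right side is a function of the left side. Rules (R1) and (R7) hold by construction. Rule (R2) holds because each of $E_1,\bar E_1,E_2,\bar E_2$ is the union of the two cells in its row or column, and the four cells cover $\Omega^+$. Rule (R3) holds because a point lies in all $E_i$ or in some $\bar E_i$. Rule (R4) holds because $g_*$ is injective. For (R5), the string $Z^{g_1}_{ab}$ is supported in $\Omega$, and (ii) gives $g_{2*}g_{1*}X_a=g_{3*}X_a$, so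
\[
Z^{g_2}_{bc}+g_{2*}Z^{g_1}_{ab}=X_c+g_{2*}X_b+g_{2*}X_b+g_{3*}X_a=Z^{g_3}_{ac};
\]
as $g_{2*}$ is injective, any two of the three ties determine the third. For (R6), (iii) gives $(g_*X_a)1_{E_j}=g_*(X_a1_{E_i})$, so $Z^g_{ab}1_{E_j}=e^b_j+g_*e^a_i$, and given the tie each of $e_i^a$, $e_j^b$ determines the other. The same identity holds with $\bar E$ and $\bar e$, and restricting $Z^1_{ab}=X_a+X_b$ to a cell gives $p^a_\beta+p^b_\beta$.

So the code is admissible. Nodes, node functions and $y$ need at most $B$ bits and ties need at most $|\Omega|$ bits, so every coordinate fits into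
\[
\ell=\max\bigl\{(1+1/R)^2B,\ \lceil(1+\eta/3)B\rceil\bigr\}
\]
bits. Replacing $\mathbb F_2$ by $\mathbb F_2^{\,r}$, that is, running $r$ such codes in parallel, gives $m(2^{r\ell},\mathcal M)\ge2^{8rB}$ for all $r\ge1$, and therefore $\alpha(\mathcal M)\ge8B/\ell$. Letting $R\to\infty$ and $t/d\to1/\sqrt2$, we have $\eta\to0$, $B\to\infty$ and $\ell/B\to1$. This proves Proposition~\ref{prop:alpha}.

\section{Optimal feasible functions are irrational}\label{sec:rigid}

Throughout this section $h$ is feasible for $\mathcal M$ and $h(U)=8$. We prove Theorem~\ref{thm:rigid} by constructing, for each $k$, a measure to which Lemma~\ref{lem:moments} applies.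

\subsection{What optimality gives on $U$}

Eight nodes of value at most $1$ carry the total value $8$, so there is no slack. For $1\le r\le4$ put
\[
m_r=1-h(\bar e^1_1,\dots,\bar e^1_r).
\]
A \emph{type} is one of the symbols $e_i,\bar e_i,p_\beta$; for a set $A$ of types, $A^a$ is the corresponding set of node functions of color $a$.

\begin{lemma}\label{lem:first}
\begin{itemize}
\item[(a)] The nodes $X_1,\dots,X_8$ are independent of value $1$. Each tie $Z^g_{ab}$ has value $1$, is independent of $X_a$, and is independent of $X_b$.
\item[(b)] $h(A^a)=h(A^b)$ for every set $A$ of types and all colors $a,b$.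
\item[(c)] $h(e^a_1)+h(\bar e^a_1)=1$.
\item[(d)] $4m_4-4m_2+1\le0$.
\end{itemize}
\end{lemma}

\begin{proof}
(a) The nodes determine $U$, so $8=h(X_1,\dots,X_8)\le\sum_ah(X_a)\le8$. For $Z=Z^g_{ab}$, rule (R4) gives $2=h(X_a,X_b)\le h(X_a,Z)\le1+h(Z)\le2$, so $h(Z)=1$ and $h(X_a,Z)=h(X_a)+h(Z)$. The same chain holds with $a$ and $b$ exchanged.

(b) Let $a\ne b$ and $Z=Z^1_{ab}$. By (R6) with the moves $(1,i,i)$, the sets $A^a\cup\{Z\}$ and $A^b\cup\{Z\}$ determine each other. By (a), (R1) and Lemma~\ref{lem:inherit}, $Z$ is independent of $A^a$ and of $A^b$. So $h(A^a)+1=h(A^a\cup\{Z\})=h(A^b\cup\{Z\})=h(A^b)+1$.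

(c) By (a), (R1) and Lemma~\ref{lem:inherit}, sets of node functions of different colors are independent. With (b) and (R7) this gives
\[
\sum_\beta h(p^a_\beta)=h(p^1_{11})+h(p^2_{10})+h(p^3_{01})+h(p^4_{00})=h(p^1_{11},p^2_{10},p^3_{01},p^4_{00})=h(y)\le1 .
\]
By (R1) and (R2), the four pieces of color $a$ have joint value $h(X_a)=1$. So they are independent and their values add up to $1$. By (R2), $h(e^a_1)=h(p^a_{11})+h(p^a_{10})$ and $h(\bar e^a_1)=h(p^a_{01})+h(p^a_{00})$.

(d) By (R3) and (b), $1=h(X_a)\le h(f^a)+(1-m_4)$, so $h(f^a)\ge m_4$. By (R7), independence of colors and (b),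
\[
4m_4+4(1-m_2)\le\sum_{a\le4}h(f^a)+\sum_{a\ge5}h(\bar e^a_1,\bar e^a_2)=h(z_1,z_2,z_3)\le3 .\qedhere
\]
\end{proof}

Since $h(\bar e^1_1)=1-m_1$, we must show that $m_1=1/\sqrt2$. The elements $y,z_1,z_2,z_3$ have now served their purpose; let $U_0$ be the set of the other elements of $U$.

To see how ties create events, condition on $Z=Z^s_{ab}$. By Lemma~\ref{lem:first}(a), $X_a$ and $X_b$ keep the value $1$; by (R4) they now determine each other; and by (R6) the elements $e^a_1,e^a_2,e^a_3$ become equivalent to $e^b_2,e^b_3,e^b_4$. So one string now has five events $e^b_1,\dots,e^b_4,e^a_4$, and the last four look like the first four. Two obstacles prevent us from simply going on. There are only eight nodes; and conditioning on many ties might reveal information about the nodes. We remove the first by copying, and the second by conditioning only on ties that form a tree.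

\subsection{Copying}

The next lemma is the only place in the proof of Theorem~\ref{thm:rigid} where it matters that $h$ is almost entropic and not merely a polymatroid.

\begin{lemma}[copy lemma]\label{lem:copy}
Let $\rho$ be almost entropic on $A\sqcup B$ and $K\ge1$. There is an almost entropic $\rho'$ on $A^{(1)}\sqcup\dots\sqcup A^{(K)}\sqcup B$, where the $A^{(i)}$ are copies of $A$, whose restriction to each $A^{(i)}\sqcup B$ is a copy of $\rho$ and whose total value is $\rho(B)+K\rho(A|B)$.
\end{lemma}

\begin{proof}
Write $\rho=\lim c_jH_j$ with $c_j>0$ and $H_j$ the entropy function of a random vector $(\xi_A,\xi_B)$. Take $K$ copies of $\xi_A$ that are conditionally independent given $\xi_B$, each with the conditional law of $\xi_A$. The entropy function $H_j'$ of the new vector restricts to $H_j$ on each $A^{(i)}\sqcup B$ and has total value $H_j(B)+KH_j(A|B)$. The total values of the functions $c_jH'_j$ converge, so these functions are bounded, and the limit of a convergent subsequence has the required properties.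
\end{proof}

We copy each color in turn. Let $\Theta$ be a finite nonempty index set and $K=|\Theta|$. The \emph{clones} are the symbols $X_a(v)$, $e^a_i(v)$, $\bar e^a_i(v)$, $p^a_\beta(v)$, $f^a(v)$ for $v\in\Theta$, and $Z^g_{ab}(v,w)$ for $v,w\in\Theta$. Thus a clone of $u\in U_0$ is $u$ together with one index for each color in the \emph{support} of $u$, which is $\{a\}$ for $X_a$ and its node functions and $\{a,b\}$ for $Z^g_{ab}$. A map $\tau:[8]\to\Theta$ selects one clone of each $u\in U_0$, the one whose index for color $a$ is $\tau(a)$; the selected clones form the \emph{transversal} of $\tau$.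

\begin{lemma}[blow-up]\label{lem:blow}
There is an almost entropic function $\hat h$ on the set of clones whose restriction to each transversal is a copy of $h|_{U_0}$ and in which the $8K$ nodes $X_a(v)$ have joint value $8K$.
\end{lemma}

\begin{proof}
We work in stages $a=1,\dots,8$. Before stage $a$ the elements are the $u\in U_0$ with an index for each color less than $a$ in the support, transversals are selected by maps $[a-1]\to\Theta$, and we maintain two properties: each transversal is a copy of $h|_{U_0}$, and the joint value of the nodes equals their number $n$. Before stage $1$ this holds for $h|_{U_0}$ with $n=8$. Note that the first property, with (R1) and (R4), implies that every element is determined by nodes whose colors lie in its support.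

At stage $a$ let $A$ be the set of elements whose support contains $a$, let $B$ be the rest, and apply Lemma~\ref{lem:copy} with copies indexed by $\Theta$. The transversal of $\tau:[a]\to\Theta$ lies in $A^{(\tau(a))}\sqcup B$ and is the copy of the transversal of $\tau|_{[a-1]}$, so the first property persists. Before the stage, $A\sqcup B$ is determined by the nodes and has value $n$. Exactly one node has color $a$. The other $n-1$ nodes lie in $B$ and determine $B$; their joint value is at most $n-1$, and at least $n-1$ because adding one node of value $1$ gives $n$. So $B$ has value $n-1$, the value of $A$ given $B$ is $1$, and the total value after the stage is $n-1+K$. This is the new number of nodes, and the nodes determine all elements.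
\end{proof}

Each instance of (R1)--(R6) involves at most three distinct colors, and any choice of indices for them extends to a map $\tau$. So these rules hold in $\hat h$ for clones with arbitrary indices, one index per color; for instance, any two of $Z^{g_1}_{ab}(v,v')$, $Z^{g_2}_{bc}(v',v'')$, $Z^{g_3}_{ac}(v,v'')$ determine the third. Copying produces no tie between two nodes of the same color. This is why the rules are stated for all pairs and triples of distinct colors, and why below a vertex of a tree is represented by eight nodes at once.

\subsection{Arrows in the free tree}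

We now isolate the combinatorics: which identifications of events follow from the triangles and the moves, starting from ties that form a tree? Let $\mathbb T$ be the Cayley graph of the free group on the ten symbols of $S\setminus\{1\}$: the vertices are the elements $v$ of the free group, and there is an edge labeled $g$ from $v$ to $gv$. It is a tree in which every vertex has one outgoing and one incoming edge for each label. Expressions such as $gv$ and $g^{-1}v$ for a vertex $v$ refer to the free group.

An \emph{arrow} is a triple $v\xrightarrow{g}w$, with $v,w$ vertices and $g\in S$, that can be derived from the edges $v\xrightarrow{g}gv$ and the loops $v\xrightarrow{1}v$ by finitely many applications of the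
\begin{itemize}
\item[] \emph{triangle rule:} for $(g_1,g_2,g_3)\in\Delta$, any two of $v\xrightarrow{g_1}v'$, $v'\xrightarrow{g_2}v''$, $v\xrightarrow{g_3}v''$ give the third.
\end{itemize}
An arrow $v\xrightarrow gw$ need not be an edge. A \emph{site} is a pair $(v,i)$ with $1\le i\le4$. Let $\sim$ be the equivalence relation on sites generated by $(v,i)\sim(w,j)$ for $v\xrightarrow gw$ an arrow and $(g,i,j)\in L$. An arrow will stand for a tie that is known after conditioning, and a site $(v,i)$ for the element $e_i$ of a node at $v$.

Only four sites are attached to $v$, but the label $s$ lets us name a position $j$ for every $j\ge1$: let $\langle v,j\rangle$ be the class of the site $(s^{-(j-1)}v,1)$. Then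
\begin{equation}\label{eq:s}
\langle s^{-1}v,j\rangle=\langle v,j+1\rangle\quad(j\ge1),\qquad(v,i)\in\langle v,i\rangle\quad(1\le i\le4).
\end{equation}
The first statement is the definition. The second follows by induction on $i$: the move $(s,i,i+1)$ gives $(v,i+1)\sim(s^{-1}v,i)\in\langle s^{-1}v,i\rangle=\langle v,i+1\rangle$.

\begin{lemma}[descent]\label{lem:descent}
If $v\xrightarrow{r_{c+1}}w$ is an arrow, $c\in\{0,1,2\}$, then so is $s^{-1}v\xrightarrow{r_c}s^{-1}w$.
\end{lemma}

\begin{proof}
From $s^{-1}v\xrightarrow sv\xrightarrow{r_{c+1}}w$ and $(s,r_{c+1},\nu_c)\in\Delta$ we get $s^{-1}v\xrightarrow{\nu_c}w$. This arrow, the edge $s^{-1}w\xrightarrow sw$ and $(r_c,s,\nu_c)\in\Delta$ give the claim.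
\end{proof}

\begin{example}\label{ex:path}
The smallest identification that is not a move takes place on the path $s^{-1}v\xrightarrow{s}v\xrightarrow{r_1}o\xleftarrow{s}s^{-1}o$, where $v=r_1^{-1}o$. The move $(r_1,1,1)$ gives $(v,1)\sim(o,1)$. Descent gives the arrow $s^{-1}v\xrightarrow{r_0}s^{-1}o$, and the moves $(s,1,2)$, $(r_0,1,2)$, $(s,2,3)$ give $(v,2)\sim(s^{-1}v,1)\sim(s^{-1}o,2)\sim(o,3)$. So events $1$ and $3$ at $o$ are events $1$ and $2$ at $v$, as $r_1(1)=1$ and $r_1(2)=3$ predict, although $(r_1,2,3)$ is not in $L$.
\end{example}

In general, the finitely many triangles and moves recover the whole action of $r_c$ on the positive integers.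

\begin{lemma}\label{lem:shift}
If $v\xrightarrow{r_c}w$ is an arrow, $0\le c\le3$, then $\langle v,j\rangle=\langle w,r_c(j)\rangle$ for all $j\ge1$.
\end{lemma}

\begin{proof}
Let $C(j)$ be the statement that $\langle v,i\rangle=\langle w,i+1\rangle$ for all arrows $v\xrightarrow{r_0}w$ and all $1\le i\le j$. If $v\xrightarrow{r_c}w$ is an arrow, then so is $s^{-c}v\xrightarrow{r_0}s^{-c}w$ by Lemma~\ref{lem:descent}, and $\langle s^{-c}v,i\rangle=\langle v,i+c\rangle$ by \eqref{eq:s}. So $C(j)$ implies
\begin{equation}\label{eq:range}
\langle v,i\rangle=\langle w,i+1\rangle\qquad\text{for all arrows }v\xrightarrow{r_c}w\text{ and all }c+1\le i\le c+j .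
\end{equation}

We prove $C(j)$ by induction. The moves $(r_0,1,2)$ and $(r_0,2,3)$, with \eqref{eq:s}, give $C(2)$. Let $j\ge2$, assume $C(j)$, and let $v\xrightarrow{r_0}w$ be an arrow. By \eqref{eq:range} we know $r_1$ one step further than $r_0$. The two differ by $\sigma$, so we must show that $\sigma$ fixes position $j+2$; we obtain this from position $j+1$ by the commutation with $r_2$. Put
\[
w'=r_1v,\qquad\tilde w=r_2^{-1}w,\qquad\tilde w'=\sigma\tilde w,\qquad\tilde v=r_0^{-1}\tilde w,
\]
so that $v\xrightarrow{r_1}w'$, $\tilde w\xrightarrow{r_2}w$, $\tilde w\xrightarrow{\sigma}\tilde w'$, $\tilde v\xrightarrow{r_0}\tilde w$ are edges (Figure~\ref{fig:square}). The triangle rule gives in turn $w\xrightarrow\sigma w'$ by $(r_0,\sigma,r_1)$, then $\tilde w\xrightarrow qw'$ by $(r_2,\sigma,q)$, then $\tilde w'\xrightarrow{r_2}w'$ by $(\sigma,r_2,q)$, and $\tilde v\xrightarrow{r_1}\tilde w'$ by $(r_0,\sigma,r_1)$. Now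
\[
\langle v,j+1\rangle=\langle w',j+2\rangle=\langle\tilde w',j+1\rangle=\langle\tilde v,j\rangle=\langle\tilde w,j+1\rangle=\langle w,j+2\rangle .
\]
The five equalities are \eqref{eq:range} for the arrows $v\xrightarrow{r_1}w'$ with $i=j+1$, $\tilde w'\xrightarrow{r_2}w'$ with $i=j+1$, $\tilde v\xrightarrow{r_1}\tilde w'$ with $i=j$, $\tilde v\xrightarrow{r_0}\tilde w$ with $i=j$, and $\tilde w\xrightarrow{r_2}w$ with $i=j+1$; these indices lie in the allowed ranges because $j\ge2$. This proves $C(j+1)$.

Since $C(j)$ holds for all $j$, \eqref{eq:range} proves the lemma for $j\ge c+1$. For $1\le j\le c$, Lemma~\ref{lem:descent} gives the arrow $s^{-(j-1)}v\xrightarrow{r_{c-j+1}}s^{-(j-1)}w$ with $c-j+1\ge1$, and the move $(r_{c-j+1},1,1)$ gives $\langle v,j\rangle=\langle w,j\rangle$.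
\end{proof}

\begin{figure}[ht]
\centering
\begin{tikzpicture}[>=stealth,auto]
\node (tv) at (0,0) {$\tilde v$};
\node (tw) at (1.8,1.1) {$\tilde w$};
\node (tx) at (1.8,-1.1) {$\tilde w'$};
\node (w) at (4.6,1.1) {$w$};
\node (x) at (4.6,-1.1) {$w'$};
\node (v) at (6.4,0) {$v$};
\draw[->] (tv) -- node {$r_0$} (tw);
\draw[->] (tw) -- node[swap] {$\sigma$} (tx);
\draw[->] (tw) -- node {$r_2$} (w);
\draw[->] (v) -- node {$r_1$} (x);
\draw[->,very thick] (v) -- node[swap] {$r_0$} (w);
\draw[->,dashed] (tv) -- node[swap] {$r_1$} (tx);
\draw[->,dashed] (tx) -- node[swap] {$r_2$} (x);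
\draw[->,dashed] (tw) -- node {$q$} (x);
\draw[->,dashed] (w) -- node {$\sigma$} (x);
\end{tikzpicture}
\caption{The induction step for the label $r_0$. The thick arrow is given, the thin solid arrows are edges of the tree, and the dashed arrows follow from the triangle rule. The square in the middle expresses $\sigma r_2=q=r_2\sigma$.}\label{fig:square}
\end{figure}

\begin{lemma}\label{lem:quad}
Fix a vertex $o$ and put $o_i=s^{-(i-1)}o$ for $i\ge1$. For all $i_1<i_2<i_3<i_4$ there is a vertex $v$ with $(v,j)\sim(o_{i_j},1)$ for $j=1,2,3,4$.
\end{lemma}

\begin{proof}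
Let $v=r_3^{-(i_4-i_3-1)}r_2^{-(i_3-i_2-1)}r_1^{-(i_2-i_1-1)}s^{-(i_1-1)}o$. The path from $v$ to $o$ follows edges labeled $r_3$, then $r_2$, then $r_1$, then $s$, with the multiplicities in \eqref{eq:quad}. Along an edge from $x$ to $gx$ with one of these labels we have $\langle x,j\rangle=\langle gx,g(j)\rangle$ for all $j\ge1$, by Lemma~\ref{lem:shift} and \eqref{eq:s}. So $\langle v,j\rangle=\langle o,i_j\rangle$ by \eqref{eq:quad}; this class contains $(v,j)$ by \eqref{eq:s}, and $(o_{i_j},1)$ by definition.
\end{proof}

An equivalence of two sites has a finite derivation: a finite chain of generating pairs, each resting on an arrow with a finite derivation. We say that an arrow or an equivalence is \emph{derivable in} a subtree $\Theta$ (a connected set of vertices with all edges of $\mathbb T$ between them) if it has a derivation all of whose vertices lie in $\Theta$. Finitely many equivalences are always derivable in a common finite subtree.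

\subsection{Conditioning on a spanning tree of ties}

Let $\Theta$ be a finite subtree of $\mathbb T$ with $K$ vertices, and let $\hat h$ be given by Lemma~\ref{lem:blow} for the index set $\Theta$. Let $W$ consist of the ties $Z^1_{1a}(v,v)$ for $v\in\Theta$ and $2\le a\le8$, and $Z^g_{12}(v,gv)$ for each edge $v\xrightarrow ggv$ of $\Theta$. Put
\[
\rho(A)=\hat h(A|W).
\]
Since conditioning decreases values, every rule that holds in $\hat h$ holds in $\rho$. Call an element \emph{null} if its $\rho$-value is $0$, that is, if it is determined by $\emptyset$ in $\rho$. By transitivity, null elements can be deleted from the left side of a rule. We write $A\equiv A'$ if $A$ and $A'$ determine each other in $\rho$.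

\begin{lemma}\label{lem:realize}
\begin{itemize}
\item[(a)] All nodes are equivalent under $\equiv$. On the set formed by one node $X_a(v)$ and its node functions, $\rho$ is a copy of $h$ on $X_a$ and its node functions.
\item[(b)] If $v\xrightarrow gw$ is derivable in $\Theta$, then $Z^g_{ab}(v,w)$ is null for all $a\ne b$.
\item[(c)] If $(v,i)\sim(w,j)$ is derivable in $\Theta$, then $e^1_i(v)\equiv e^1_j(w)$ and $\bar e^1_i(v)\equiv\bar e^1_j(w)$.
\end{itemize}
\end{lemma}

\begin{proof}
(a) View a tie as an edge between its two nodes. The $7K+(K-1)=8K-1$ ties in $W$ connect all $8K$ nodes: the first kind joins the eight nodes at a vertex, and the second kind joins neighboring vertices. The ties in $W$ are null, so by (R4) adjacent nodes are equivalent, and hence all nodes are. Thus for any node $x$ the set $W\cup\{x\}$ determines all nodes in $\hat h$, and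
\[
8K\le\hat h(W\cup\{x\})\le\hat h(W)+\hat h(x)\le(8K-1)+1 .
\]
So $x$ and $W$ are independent in $\hat h$. By (R1) and Lemma~\ref{lem:inherit}, every set $A$ consisting of $x$ or its node functions is independent of $W$, that is, $\rho(A)=\hat h(A)$, and $A$ lies in a transversal.

(b) By (R5), if two of the three ties of a triangle are null, so is the third. We proceed in three steps.

\emph{Loops.} The ties $Z^1_{1a}(v,v)$ lie in $W$. For distinct $a,b\ge2$, the triangle $(1,1,1)$ with colors $1,a,b$ shows that $Z^1_{ab}(v,v)$ is null. For $a\ge2$ choose $b\notin\{1,a\}$; the triangle $(1,1,1)$ with colors $a,1,b$ involves $Z^1_{a1}(v,v)$ and the null ties $Z^1_{1b}(v,v)$, $Z^1_{ab}(v,v)$, so $Z^1_{a1}(v,v)$ is null.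

\emph{Change of colors.} Suppose that $Z^g_{ab}(v,w)$ is null. For $c\notin\{a,b\}$, the triangle $(1,g,g)$ with the ties $Z^1_{ca}(v,v)$, $Z^g_{ab}(v,w)$, $Z^g_{cb}(v,w)$ lets us replace $a$ by $c$, and the triangle $(g,1,g)$ with the ties $Z^g_{ab}(v,w)$, $Z^1_{bc}(w,w)$, $Z^g_{ac}(v,w)$ lets us replace $b$ by $c$. To reach a pair $(c,d)$ with $c\ne d$, choose a color $c'\notin\{a,b,c,d\}$ and pass through $(a,b),(a,c'),(c,c'),(c,d)$, omitting the middle step if $a=c$. So $Z^g_{cd}(v,w)$ is null for all $c\neq d$. In particular (b) holds for the edges of $\Theta$.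

\emph{Triangle rule.} Suppose that (b) holds for two of $v\xrightarrow{g_1}v'$, $v'\xrightarrow{g_2}v''$, $v\xrightarrow{g_3}v''$, where the vertices may coincide. Then two of $Z^{g_1}_{12}(v,v')$, $Z^{g_2}_{23}(v',v'')$, $Z^{g_3}_{13}(v,v'')$ are null, hence so is the third, and the change of colors gives (b) for the third arrow.

(c) Since $\equiv$ is an equivalence relation, it suffices to treat an arrow $v\xrightarrow gw$ derivable in $\Theta$ and a move $(g,i,j)$. The ties $Z^1_{12}(v,v)$ and $Z^g_{21}(v,w)$ are null, so (R6) with the moves $(1,i,i)$ and $(g,i,j)$ gives $e^1_i(v)\equiv e^2_i(v)\equiv e^1_j(w)$. Rule (R6) has the same form for $\bar e$.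
\end{proof}

The count in (a) shows why we condition on a tree: $8K-1$ ties cannot reveal anything about a node, because together with one node they must account for the value $8K$. All further ties that we need come for free from (R5). We summarize what has been gained.

\begin{proposition}\label{prop:events}
For every $k\ge4$ there is a polymatroid $\rho$ with elements $X$ and $\varepsilon_i,\bar\varepsilon_i$ $(i\in[k])$ such that, with $\equiv$ denoting mutual determination in $\rho$:
\begin{itemize}
\item[(P1)] $\rho(X)=1$, and $X\equiv\{\varepsilon_i,\bar\varepsilon_i\}$ and $\rho(\varepsilon_i)+\rho(\bar\varepsilon_i)=1$ for all $i$;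
\item[(P2)] $\rho(X\,|\,\bar\varepsilon_i:i\in A)=m_{|A|}$ for $A\subseteq[k]$ with $1\le|A|\le4$;
\item[(P3)] for $i\ne l$ and $c\in\{\varepsilon_i,\bar\varepsilon_i\}$ there are elements $c^+,c^-$ with $c\equiv\{c^+,c^-\}$ such that $\varepsilon_l$ determines $c^+$ and $\bar\varepsilon_l$ determines $c^-$.
\end{itemize}
\end{proposition}

\begin{proof}
Fix a vertex $o$. Let $\Theta$ be a finite subtree in which the equivalences of Lemma~\ref{lem:quad} are derivable for all quadruples $i_1<i_2<i_3<i_4$ in $[k+3]$, and let $\rho$ be as above. Put $X=X_1(o)$, $\varepsilon_i=e^1_1(o_i)$ and $\bar\varepsilon_i=\bar e^1_1(o_i)$ for $i\in[k+3]$. By Lemma~\ref{lem:realize}(c), for each quadruple there is $v\in\Theta$ with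
\begin{equation}\label{eq:match}
\varepsilon_{i_j}\equiv e^1_j(v),\qquad\bar\varepsilon_{i_j}\equiv\bar e^1_j(v)\qquad(1\le j\le4).
\end{equation}

(P1) By (R1) and (R2), $\{\varepsilon_i,\bar\varepsilon_i\}\equiv X_1(o_i)$, and $X_1(o_i)\equiv X$ by Lemma~\ref{lem:realize}(a). The values follow from Lemmas~\ref{lem:realize}(a) and~\ref{lem:first}(a),(c).

(P2) Extend $A=\{i_1<\dots<i_r\}$ to a quadruple by indices from $\{k+1,k+2,k+3\}$. By (P1), $X$ determines the $\bar\varepsilon_i$, so the left side is $1-\rho(\bar\varepsilon_{i_1},\dots,\bar\varepsilon_{i_r})$. By \eqref{eq:match} and Lemma~\ref{lem:realize}(a) this is $1-h(\bar e^1_1,\dots,\bar e^1_r)=m_r$.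

(P3) Apply \eqref{eq:match} to the quadruple $\min(i,l),\max(i,l),k+1,k+2$, and consider the array of (R2) for the node $X_1(v)$. If $i<l$, then $c$ is equivalent to the heading of a row, and $\varepsilon_l,\bar\varepsilon_l$ are equivalent to the headings of the first and second column; let $c^+,c^-$ be the pieces of that row in the first and second column. If $i>l$, then $c$ is equivalent to the heading of a column, and $\varepsilon_l,\bar\varepsilon_l$ to the headings of the first and second row; let $c^+,c^-$ be the pieces of that column in the first and second row. In both cases (R2) gives the claim.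
\end{proof}

\subsection{From the polymatroid to a measure}

In the model of Section~\ref{sec:idea}, the probability of the cell of $\beta\in\{0,1\}^k$ is what remains unknown of $X$ after we reveal $\bar e_i$ for $\beta_i=1$ and $e_i$ for $\beta_i=0$. We can take this as a definition in $\rho$; the difficulty is additivity, which submodularity alone does not give. The pieces give it: by (P3), everything that has been revealed splits into a part on $\varepsilon_l$ and a part on $\bar\varepsilon_l$, and these two are independent.

\begin{lemma}[splitting]\label{lem:split}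
Let $\rho$ be as in Proposition~\ref{prop:events}, let $A\subset[k]$ and $l\in[k]\setminus A$, and let $C=\{c_i:i\in A\}$ with $c_i\in\{\varepsilon_i,\bar\varepsilon_i\}$. Then
\[
\rho(X|C)=\rho(X|C\cup\{\varepsilon_l\})+\rho(X|C\cup\{\bar\varepsilon_l\}).
\]
\end{lemma}

\begin{proof}
Let $C^\pm=\{c_i^\pm:i\in A\}$ with $c_i^\pm$ from (P3). Then $C\equiv C^+\cup C^-$, $\varepsilon_l$ determines $C^+$, and $\bar\varepsilon_l$ determines $C^-$; so $C\cup\{\varepsilon_l\}\equiv C^-\cup\{\varepsilon_l\}$ and $C\cup\{\bar\varepsilon_l\}\equiv C^+\cup\{\bar\varepsilon_l\}$. By (P1), $\rho(\varepsilon_l,\bar\varepsilon_l)=1=\rho(\varepsilon_l)+\rho(\bar\varepsilon_l)$, so $\varepsilon_l$ and $\bar\varepsilon_l$ are independent. Lemma~\ref{lem:inherit} gives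
\[
\rho(C)=\rho(C^+)+\rho(C^-),\quad\rho(C\cup\{\varepsilon_l\})=\rho(\varepsilon_l)+\rho(C^-),\quad\rho(C\cup\{\bar\varepsilon_l\})=\rho(\bar\varepsilon_l)+\rho(C^+).
\]
Since $X$ has value $1$ and determines all $\varepsilon_i,\bar\varepsilon_i$, the right side of the claim is
\[
2-\rho(\varepsilon_l)-\rho(\bar\varepsilon_l)-\rho(C^+)-\rho(C^-)=1-\rho(C)=\rho(X|C).\qedhere
\]
\end{proof}

\begin{proof}[Proof of Theorem~\ref{thm:rigid}]
Let $k\ge4$ and let $\rho$ be as in Proposition~\ref{prop:events}. Put $c_i(1)=\bar\varepsilon_i$ and $c_i(0)=\varepsilon_i$, and for $\beta\in\{0,1\}^k$ let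
\[
\mu(\beta)=\rho\bigl(X\,|\,c_1(\beta_1),\dots,c_k(\beta_k)\bigr)\ge0 .
\]
For $A\subseteq[k]$ and $\gamma\in\{0,1\}^A$ we have
\[
\sum_{\beta:\ \beta|_A=\gamma}\mu(\beta)=\rho\bigl(X\,|\,c_i(\gamma_i):i\in A\bigr),
\]
by downward induction on $|A|$: the case $A=[k]$ is the definition, and the step from $A\cup\{l\}$ to $A$ is Lemma~\ref{lem:split}. For $A=\emptyset$ the right side is $\rho(X)=1$, so $\mu$ is a probability measure. For $1\le|A|\le4$ and $\gamma$ identically $1$ it is $m_{|A|}$ by (P2). By Lemma~\ref{lem:first}(d) and Lemma~\ref{lem:moments}, $|m_1-1/\sqrt2|\le\sqrt{14/k}$. The number $m_1$ depends only on $h$, and $k$ is arbitrary, so $m_1=1/\sqrt2$ and $h(\bar e^1_1)=1-m_1=1-1/\sqrt2$.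
\end{proof}

\begin{thebibliography}{1}

\bibitem{KT}
Andrey Kupavskii and Nikolai Terekhov,
\emph{Almost entropic matroids and $(k,L)$-systems},
arXiv:2610.27892 (2026).

\end{thebibliography}
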